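\title{The dimension of the spaces of finite multiple zeta values over $\mathbb{F}_q(\theta)$}

\begin{abstract}
Let $A=\mathbb{F}_q[\theta]$ and $K=\mathbb{F}_q(\theta)$. A finite multiple zeta value is the family, indexed by the monic irreducible polynomials $P$ of $A$, of the residues modulo $P$ of a multiple zeta sum truncated at degree $\deg P$. We prove Shi's conjecture: for every prime power $q$, the $K$-span of the finite multiple zeta values of weight $w$ has dimension equal to the coefficient of $x^w$ in $(1-x^{q-1})/(1-x-\cdots-x^q)$. We also determine all linear relations among these values. The upper bound comes from two explicit identities. For the lower bound we expand a congruence that holds modulo all primes of degree $d$ in base $\theta^{q^{e+1}}$ with $d-e$ fixed; this turns the congruence into an identity in a difference ring over the perfect closure of $K$, where linear independence reduces to a first-order difference equation.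
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The problem}

Let $q$ be a power of a prime number $p$, let $A=\mathbb{F}_q[\theta]$ and $K=\mathbb{F}_q(\theta)$, and let $A_+$ be the set of monic polynomials in $A$. A \emph{prime} is a monic irreducible polynomial of $A$, always denoted $P$. The zero polynomial has degree $-\infty$. A \emph{word} is a tuple $s=(s_1,\dots,s_r)$ of positive integers, with $r\ge0$; its \emph{depth} is $r$ and its \emph{weight} is $|s|=s_1+\cdots+s_r$. For $d\ge0$ the truncated multiple zeta value of $s$ is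
\[
\zeta_A(s)_{<d}=\sum_{\substack{a_1,\dots,a_r\in A_+\\ d>\deg a_1>\cdots>\deg a_r\ge0}}\frac{1}{a_1^{s_1}\cdots a_r^{s_r}}\in K,\qquad \zeta_A(\varnothing)_{<d}=1 .
\]
For $d=\deg P$ all denominators are prime to $P$, and the truncation is the natural one: every nonzero class modulo $P$ is uniquely $ca$ with $c\in\mathbb{F}_q^\times$, $a\in A_+$ and $\deg a<\deg P$. The residues for all $P$ are collected in the ring
\[
\mathcal{A}_K=\Big(\prod_PA/P\Big)\Big/\Big(\bigoplus_PA/P\Big).
\]
An element of $K$ has a residue modulo all but finitely many $P$, so $\mathcal{A}_K$ is a $K$-algebra. The \emph{finite multiple zeta value} of $s$ and the space of values of weight $w$ are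
\[
\zeta_{\mathcal{A}_K}(s)=\big(\zeta_A(s)_{<\deg P}\bmod P\big)_P,\qquad
\mathcal{Z}_w=\mathrm{Span}_K\{\zeta_{\mathcal{A}_K}(s):|s|=w\}\subset\mathcal{A}_K .
\]
A $K$-linear relation in $\mathcal{A}_K$ is a congruence with coefficients independent of $P$ that holds for all but finitely many $P$. Thus $\dim_K\mathcal{Z}_w$ counts the words of weight $w$ that remain independent after all such congruences are imposed. Define integers $D_w$ by
\[
\frac{1-x^{q-1}}{1-x-x^2-\cdots-x^q}=\sum_{w\ge0}D_wx^w .
\]
Shi's conjecture, as posed in \cite{Tsui}, asserts that $\dim_K\mathcal{Z}_w=D_w$ for every $w$. We prove it.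

\begin{theorem}\label{thm:A}
For every prime power $q$ and every $w\ge0$, $\dim_K\mathcal{Z}_w=D_w$.
\end{theorem}

\subsection{Which answer to expect}\label{sub:expect}

Let $\sum_wC_wx^w=1/(1-x-\cdots-x^q)$ and $C_w=0$ for $w<0$. Then $C_w$ is the number of words of weight $w$ with all entries at most $q$, and
\[
C_0=1,\qquad C_w=C_{w-1}+\cdots+C_{w-q}\quad(w\ge1),\qquad D_w=C_w-C_{w-q+1}.
\]
There are $2^{w-1}$ words of weight $w\ge1$, so Theorem~\ref{thm:A} says that there is no relation in weights $1\le w\le q-2$ and exactly one in weight $q-1$. For $q=2$ the sequences begin $C_w=1,1,2,3,5,8$ and $D_w=1,0,1,1,2,3$. The numerator and the denominator of the generating series come from two different sources of relations.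

\emph{The numerator: a congruence.} Let $k\ge1$ be divisible by $q-1$ and let $\deg P=d$. Then $(ca)^{-k}=a^{-k}$ for $c\in\mathbb{F}_q^\times$, so
\begin{equation}\label{eq:depthone}
-\zeta_A(k)_{<d}=(q-1)\,\zeta_A(k)_{<d}\equiv\sum_{\alpha\in(A/P)^\times}\alpha^{-k}\pmod P .
\end{equation}
The group $(A/P)^\times$ is cyclic of order $q^d-1$, so the right side is $0$ unless $q^d-1$ divides $k$. Hence $\zeta_{\mathcal{A}_K}(k)=0$, and the first instance is $\zeta_{\mathcal{A}_K}(q-1)=0$. We will see that the truncated values span a graded ring. All multiples of $\zeta_A(q-1)_{<\bullet}$ in this ring vanish in $\mathcal{A}_K$. If nothing else vanishes, passing from truncated values to finite values multiplies the generating series of dimensions by $1-x^{q-1}$.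

\emph{The denominator: an identity between truncated sums.} Put
\[
\ell_j=\prod_{i=1}^j\big(\theta-\theta^{q^i}\big),\qquad X_j=1/\ell_j\quad(j\ge0),\qquad X_j=0\quad(j<0),
\]
\[
z(s)_{<d}=\sum_{d>i_1>\cdots>i_r\ge0}X_{i_1}^{s_1}\cdots X_{i_r}^{s_r},\qquad z(\varnothing)_{<d}=1 .
\]
Let $\mathcal{F}$ be the ring of sequences $g=(g_d)_{d\ge0}$ in $K$. Write $z(s)$, $\zeta_A(s)_{<\bullet}$ and $X$ for the sequences $(z(s)_{<d})_d$, $(\zeta_A(s)_{<d})_d$ and $(X_d)_d$. Let $R_w\subset\mathcal{F}$ be the $K$-span of the $z(s)$ with $|s|=w$, with $R_w=0$ for $w<0$, and let $\rho_w=\dim_KR_w$. In Section~\ref{sec:trunc} we show that the sequences $\zeta_A(s)_{<\bullet}$ span the same spaces and that $R_aR_b\subset R_{a+b}$, so that the external direct sum $R=\bigoplus_wR_w$ is a graded ring. Since $z(k,s)_{<d}=\sum_{j<d}X_j^kz(s)_{<j}$, the space $R_w$ is obtained by summation from $\sum_{k\ge1}X^kR_{w-k}$, and $\rho_w$ is governed by the polynomial relations that $X$ satisfies over $R$. There is one such relation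 of weight $q$: with
\[
\eta=z(q-1)\in R_{q-1},\qquad \nu=z(q)-\ell_1z(1,q-1)\in R_q,
\]
we have $\ell_1\eta X=\nu$ (Lemma~\ref{lem:basic}). If every relation is a multiple of this one, then $\rho_w=\sum_{n\le w-1}\rho_n-\sum_{n\le w-1-q}\rho_n$, which is the recurrence of $C_w$.

Both guesses are correct. To state the full result we need one more structure. Let $L=\bigcup_n\mathbb{F}_q(\theta^{1/q^n})$ be the perfect closure of $K$. Each $A/P$ is a finite field, so $\theta$ has a unique $q^n$-th root in it. Sending $\theta^{1/q^n}$ to the family of these roots defines compatible ring homomorphisms $\mathbb{F}_q[\theta^{1/q^n}]\to\prod_PA/P$. If $0\ne f\in\mathbb{F}_q[U]$, then $f(\theta^{1/q^n})^{q^n}=f(\theta)$ is nonzero modulo almost all $P$, so $f(\theta^{1/q^n})$ becomes a unit of $\mathcal{A}_K$. Hence $\mathcal{A}_K$ is an $L$-algebra, extending its $K$-algebra structure.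

\begin{theorem}\label{thm:B}
Let $q$ be a prime power.
\begin{enumerate}
\item The sum $\sum_w\mathcal{Z}_w\subset\mathcal{A}_K$ is direct, and $K$-linearly independent elements of it are linearly independent over $L$.
\item The space $R_w$ is the $K$-span of the sequences $\zeta_A(s)_{<\bullet}$ with $|s|=w$, and $\dim_KR_w=C_w$. The kernel of the surjection $R_w\to\mathcal{Z}_w$, $g\mapsto(g_{\deg P}\bmod P)_P$, is exactly $\eta R_{w-q+1}$, and $\eta=\zeta_A(q-1)_{<\bullet}$. Thus $\bigoplus_w\mathcal{Z}_w\cong R/\eta R$.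
\item Give $T$ degree $1$. For every $n\ge0$, the kernel of the map $\bigoplus_{k=0}^nR_{n-k}T^k\to\mathcal{F}$, $T\mapsto X$, is exactly the degree-$n$ part of $(\ell_1\eta T-\nu)R[T]$.
\end{enumerate}
\end{theorem}

\subsection{The method}

The two known relations give $\rho_w\le C_w$ and $\dim_K\mathcal{Z}_w\le\rho_w-\rho_{w-q+1}$ (Section~\ref{sec:upper}). Everything else follows from one lower bound, $\dim_L\mathrm{Span}_L\{\zeta_{\mathcal{A}_K}(s):|s|\le N\}\ge\sum_{n\le N}D_n$.

A relation in $\mathcal{A}_K$ gives, for each large $d$, a polynomial divisible by all primes of degree $d$, whose product has degree close to $q^d$. The polynomial has degree about $wq^d$ in weight $w$, so one cannot conclude that it vanishes. We use the congruence $\theta^{q^d}\equiv\theta$ instead. It identifies $\theta^{q^{d-k}}$ with the $q^k$-th root of $\theta$, so the top $m$ summation indices $d-m\le i<d$ contribute elements of $L$ that do not depend on $d$. Expanding in base $\theta^{q^{d-m+1}}$ separates this top window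 from the rest of the sum, up to carries of small degree. Section~\ref{sec:digits} develops this on the smallest example, and Section~\ref{sec:transfer} shows in general that a relation in $\mathcal{A}_K$ forces a relation among the window sums. The window sums live in a ring with a shift operator, and Section~\ref{sec:indep} produces enough independent elements there by a difference-equation argument. Section~\ref{sec:end} closes the chain of inequalities.

We use two standard facts throughout: $f(y)^q=f(y^q)$ for $f\in\mathbb{F}_q[U]$ and $y$ in a commutative $\mathbb{F}_q$-algebra; and $\theta^{q^d}-\theta$ is the product of the primes whose degree divides $d$.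

\section{Truncated sums}\label{sec:trunc}

\subsection{Products and the basic identity}

\begin{lemma}[quasi-shuffle]\label{lem:qsh}
Let $s,s'$ be words. There are integers $n_{s''}\ge0$, zero unless $|s''|=|s|+|s'|$, with the following property. For every sequence $(a_i)_{i\ge0}$ in a commutative ring and every $m\ge0$, the sums $Z_m(s)=\sum_{m>i_1>\cdots>i_r\ge0}a_{i_1}^{s_1}\cdots a_{i_r}^{s_r}$ satisfy $Z_m(s)Z_m(s')=\sum_{s''}n_{s''}Z_m(s'')$. The same holds for sums over increasing indices. In particular $R_aR_b\subset R_{a+b}$.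
\end{lemma}

\begin{proof}
A term of the product is given by two chains of indices. List their union as $k_1>\cdots>k_n$, and record for each position whether it belongs to the first chain, to the second, or to both. This pattern determines a word $s''$ of depth $n$, whose entry at a position is the corresponding $s_a$, $s'_b$ or $s_a+s'_b$. The pairs of chains with a given pattern correspond bijectively to the chains $m>k_1>\cdots>k_n\ge0$, and they contribute $Z_m(s'')$. So $n_{s''}$ is the number of patterns that give $s''$. For increasing indices, reverse all words.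
\end{proof}

For example, $z(a)z(b)=z(a,b)+z(b,a)+z(a+b)$.

\begin{lemma}\label{lem:basic}
For $d\ge1$ we have $\eta_d=\ell_d/(\ell_1\ell_{d-1}^q)$. For $d\ge0$ we have
\begin{equation}\label{eq:nu}
\nu_d=X_{d-1}^q=\ell_1X_d\eta_d .
\end{equation}
\end{lemma}

\begin{proof}
For $d=1$ both sides of the first formula are $1$. Since $\ell_{d-1}=\ell_d/(\theta-\theta^{q^d})$,
\[
\frac{\ell_{d+1}}{\ell_1\ell_d^q}-\frac{\ell_d}{\ell_1\ell_{d-1}^q}
=\frac{(\theta-\theta^{q^{d+1}})-(\theta-\theta^{q^d})^q}{\ell_1\ell_d^{q-1}}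
=\frac{\theta-\theta^q}{\ell_1\ell_d^{q-1}}=X_d^{q-1}=\eta_{d+1}-\eta_d ,
\]
and the first formula follows by induction. It gives $X_{j-1}^q=\ell_1X_j\eta_j$ for $j\ge1$; for $j=0$ both sides are $0$. Summing over $0\le j\le d$ gives $z(q)_{<d}=\ell_1z(1,q-1)_{<d}+\ell_1X_d\eta_d$, which is $\nu_d=\ell_1X_d\eta_d$.
\end{proof}

Multiplying $\nu_j=\ell_1X_j\eta_j$ by $X_j$ and summing over $j<d$ gives the relation $z(1,q)=\ell_1z(2,q-1)+\ell_1z(1,1,q-1)$ in weight $q+1$, in agreement with $C_{q+1}=2^q-1$.

The surprising part of \eqref{eq:nu} is that $X_{d-1}^q$, a single term, is a combination of nested sums. This extends to all of $R$. Let $\Phi:\mathcal{F}\to\mathcal{F}$ be the ring endomorphism $(\Phi g)_d=g_{\max(d-1,0)}^q$.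

\begin{lemma}\label{lem:frob}
We have $\Phi(R_n)\subset R_{qn}$. For every $i\ge1$ the sequence $(X_{d-i}^{q^i})_d$ lies in $R_{q^i}$.
\end{lemma}

\begin{proof}
As $\Phi$ is additive and $\Phi(cg)=c^q\Phi(g)$ for $c\in K$, it suffices to treat $g=z(s)$. We induct on the depth; $\Phi z(\varnothing)=1$. Let $s=(s_1,s^\flat)$, and write $qs=(qs_1,\dots,qs_r)$, so that $z(s)^q=z(qs)$. For $d\ge1$, separating the terms with $i_1=d-1$ and using \eqref{eq:nu},
\[
z(qs)_{<d}-(\Phi z(s))_d=z(qs)_{<d}-z(qs)_{<d-1}=X_{d-1}^{qs_1}z(qs^\flat)_{<d-1}=\nu_d^{s_1}\,(\Phi z(s^\flat))_d .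
\]
At $d=0$ the two outer expressions are $0$. So $\Phi z(s)=z(qs)-\nu^{s_1}\Phi z(s^\flat)\in R_{q|s|}$. The last sequence in the lemma is $\Phi^{i-1}\nu$, by \eqref{eq:nu} and $\nu_0=0$.
\end{proof}

\subsection{Power sums}

Let $S_d(k)=\sum_{a\in A_+,\,\deg a=d}a^{-k}$, so that $\zeta_A(s)_{<d}=\sum_{d>i_1>\cdots>i_r\ge0}S_{i_1}(s_1)\cdots S_{i_r}(s_r)$. To compare $S_d(k)$ with $X_d^k$ we compute the generating series of the $S_d(k)$ from Carlitz's formula for $e_d(x)=\prod_{\deg a<d}(x-a)$, where $a$ runs over all polynomials of degree less than $d$, including $0$. Put $\Delta_0=1$, $\Delta_i=(\theta^{q^i}-\theta)\Delta_{i-1}^q$, and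
\[
F_d(x)=\sum_{i=0}^d\Delta_i^{-1}X_{d-i}^{q^i}\,x^{q^i}.
\]

\begin{lemma}[Carlitz]\label{lem:carlitz}
For $d\ge0$, $e_d=\Delta_dF_d$ and $e_d(\theta^d)=\Delta_d$.
\end{lemma}

\begin{proof}
For $d\ge1$ we first prove
\begin{equation}\label{eq:F}
(\theta^{q^d}-\theta)F_d=F_{d-1}^q-F_{d-1},\qquad F_d(\theta x)=\theta F_d(x)+F_{d-1}(x)^q .
\end{equation}
Let $f_i=\Delta_i^{-1}X_{d-i}^{q^i}$ be the coefficient of $x^{q^i}$ in $F_d$, for $0\le i\le d$. The coefficient of $x^{q^i}$ in $F_{d-1}^q$ is $\Delta_{i-1}^{-q}X_{d-i}^{q^i}=(\theta^{q^i}-\theta)f_i$ for $i\ge1$, and for $i=0$ it is $0=(\theta^{q^0}-\theta)f_0$. This gives the second identity. Since $X_{j-1}=(\theta-\theta^{q^j})X_j$ for all $j\ge0$, the coefficient of $x^{q^i}$ in $F_{d-1}$ is $(\theta^{q^i}-\theta^{q^d})f_i$. Subtracting gives the first identity.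

For $d=0$ we have $e_0=x=F_0$. Assume the lemma for $d-1$. Then $e_{d-1}$ is $\mathbb{F}_q$-linear, and grouping the $a$ by their coefficient $c$ of $\theta^{d-1}$,
\[
e_d=\prod_{c\in\mathbb{F}_q}(e_{d-1}-c\Delta_{d-1})=e_{d-1}^q-\Delta_{d-1}^{q-1}e_{d-1}=\Delta_{d-1}^q(F_{d-1}^q-F_{d-1})=\Delta_dF_d .
\]
Now $F_d(\theta^{d-1})=0$ because $\theta^{d-1}$ is a root of $e_d$, so the second identity in \eqref{eq:F} gives $F_d(\theta^d)=F_{d-1}(\theta^{d-1})^q=1$.
\end{proof}

\begin{lemma}\label{lem:power}
For $k\ge1$ there are $h^{(k,a)}\in R_{k-a}$, $1\le a<k$, with $h^{(k,a)}=0$ unless $k-a\ge q$, such that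
\[
S_d(k)=X_d^k+\sum_{1\le a<k}X_d^a\,h^{(k,a)}_d\qquad(d\ge0).
\]
In particular $S_d(k)=X_d^k$ for $k\le q$, and $\eta=\zeta_A(q-1)_{<\bullet}$.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:carlitz}, $\prod_{a\in A_+,\,\deg a=d}(x+a)=e_d(x+\theta^d)=\Delta_d(1+F_d(x))$. Since $F_d'=X_d$, the logarithmic derivative is
\[
\sum_{k\ge1}(-x)^{k-1}S_d(k)=\sum_a\frac1{x+a}=\frac{X_d}{1+F_d(x)}=X_d\sum_{n\ge0}(-1)^nF_d(x)^n .
\]
We may let $i$ run over all $i\ge0$ in $F_d$, as $X_{d-i}=0$ for $i>d$. Expand $F_d^n$ and take the coefficient of $x^{k-1}$. Choosing the term $X_dx$ in every factor forces $n=k-1$ and contributes $X_d^k$ to $S_d(k)$. Any other choice takes the term $X_dx$ in $a-1$ factors and terms of indices $i_1,\dots,i_l\ge1$ in the others, with $l\ge1$ and $q^{i_1}+\cdots+q^{i_l}=k-a$. It contributes $X_d^a$ times a constant independent of $d$ times $\prod_jX_{d-i_j}^{q^{i_j}}$, and this product defines an element of $R_{k-a}$ by Lemmas~\ref{lem:frob} and~\ref{lem:qsh}.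
\end{proof}

The first correction term appears for $k=q+1$: the coefficient of $x^q$ gives $S_d(q+1)=X_d^{q+1}-\ell_1^{-1}X_d\nu_d$, because $\Delta_1=-\ell_1$ and $(-1)^q=-1$ in $K$. Thus $S_d(1)S_d(q)\ne S_d(q+1)$ for $d\ge1$. Lemma~\ref{lem:qsh} therefore does not apply to the sums $\zeta_A(s)_{<d}$, and this is why we work with the $z(s)$.

\begin{proposition}\label{prop:span}
The span $R'_w$ of the sequences $\zeta_A(s)_{<\bullet}$ with $|s|=w$ equals $R_w$.
\end{proposition}

\begin{proof}
Let $\Sigma:\mathcal{F}\to\mathcal{F}$ be the operator $(\Sigma g)_d=\sum_{j<d}g_j$, and let $S(k)=(S_d(k))_d$. For $w\ge1$ put $R_w^+=\sum_{k=1}^wX^kR_{w-k}$ and $R_w'^+=\sum_{k=1}^wS(k)R'_{w-k}$. Since $\Sigma(X^kz(s))=z(k,s)$ and $\Sigma(S(k)\zeta_A(s)_{<\bullet})=\zeta_A(k,s)_{<\bullet}$, we have $\Sigma R_w^+=R_w$ and $\Sigma R_w'^+=R'_w$. Both $R_0$ and $R_0'$ consist of the constants. Let $w\ge1$ and assume $R'_n=R_n$ for $n<w$. For $g\in R_{w-k}$, Lemma~\ref{lem:power} gives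
\[
S(k)g=X^kg+\sum_{1\le a<k}X^a\big(h^{(k,a)}g\big),\qquad h^{(k,a)}g\in R_{w-a}.
\]
Read from left to right, this shows $R_w'^+\subset R_w^+$. Solved for $X^kg$, it shows $X^kR_{w-k}\subset R_w'^+$ by induction on $k$. So $R_w'^+=R_w^+$, and we apply $\Sigma$.
\end{proof}

The prime factors of $\ell_i$ have degree at most $i$, so $P\nmid\ell_i$ for $i<\deg P$. Hence for $g\in R_w$ the term $g_{\deg P}$ has a residue modulo almost all $P$, and $\pi(g)=(g_{\deg P}\bmod P)_P$ defines a $K$-algebra homomorphism $\pi:R\to\mathcal{A}_K$. Put $z_{\mathcal{A}}(s)=\pi(z(s))$. By Proposition~\ref{prop:span},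
\begin{equation}\label{eq:image}
\mathcal{Z}_w=\pi(R_w)=\mathrm{Span}_K\{z_{\mathcal{A}}(s):|s|=w\}.
\end{equation}

\section{Upper bounds}\label{sec:upper}

Multiplication by $\eta$ is injective on each $R_n$. Indeed $\eta_d\ne0$ for $d\ge1$ by Lemma~\ref{lem:basic}, so $\eta g=0$ forces $g_d=0$ for $d\ge1$; and $g_0=0$ follows, because elements of $R_n$ with $n\ge1$ vanish at $d=0$ and elements of $R_0$ are constant.

\begin{lemma}\label{lem:rho}
Let $w\ge1$ and let $\mathrm{ev}:\bigoplus_{k=0}^{w-1}R_{w-1-k}T^k\to\mathcal{F}$ be the map $T\mapsto X$. Then $\ker(\mathrm{ev})$ contains the degree-$(w-1)$ part $J$ of $(\ell_1\eta T-\nu)R[T]$, and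
\[
\rho_w=\rho_{w-1}+\cdots+\rho_{w-q}-\dim_K(\ker(\mathrm{ev})/J).
\]
In particular $\rho_w\le C_w$ for all $w$.
\end{lemma}

\begin{proof}
In the notation of the proof of Proposition~\ref{prop:span}, $R_w=\Sigma R_w^+$ and $R_w^+=X\cdot\mathrm{im}(\mathrm{ev})$. The operator $\Sigma$ is injective, since $g_d=(\Sigma g)_{d+1}-(\Sigma g)_d$, and $X$ is a unit of $\mathcal{F}$. So $\rho_w=\sum_{n\le w-1}\rho_n-\dim\ker(\mathrm{ev})$. By \eqref{eq:nu}, $J\subset\ker(\mathrm{ev})$. The element $\ell_1\eta T-\nu$ is homogeneous of degree $q$, and multiplication by it is injective: it sends an element with top coefficient $g\ne0$ in $T$ to an element with top coefficient $\ell_1\eta g\ne0$. Hence $\dim J=\sum_{n\le w-1-q}\rho_n$, and the formula follows. The inequality follows by induction from $\rho_0=C_0=1$ and the recurrence of $C_w$.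
\end{proof}

\begin{lemma}\label{lem:Zupper}
We have $\eta R_{w-q+1}\subset\ker(\pi|_{R_w})$, and $\dim_K\mathcal{Z}_w\le\rho_w-\rho_{w-q+1}$.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:power} and \eqref{eq:depthone}, $\pi(\eta)=\zeta_{\mathcal{A}_K}(q-1)=0$. So $\pi$ kills $\eta R_{w-q+1}$, which has dimension $\rho_{w-q+1}$. Now use \eqref{eq:image}.
\end{proof}

These lemmas do not yet give $\dim_K\mathcal{Z}_w\le D_w$, since that would need a lower bound for $\rho_{w-q+1}$. After summation over all weights $w\le N$ the differences telescope and only upper bounds for $\rho_n$ are needed. This is one reason to prove the lower bound for all weights up to $N$ at once.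

\section{Congruences modulo all primes of one degree}\label{sec:digits}

\subsection{The smallest case}

Write $\theta_j=\theta^{q^j}$, and recall that $\deg\ell_e=q+\cdots+q^e=(q^{e+1}-q)/(q-1)<q^{e+1}$. Consider the unit
\[
\varepsilon_{\mathcal{A}}=(X_{\deg P-1}\bmod P)_P\in\mathcal{A}_K ,
\]
for which $\varepsilon_{\mathcal{A}}^q=\pi(\nu)\in\mathcal{Z}_q$ by \eqref{eq:nu}. For $q=2$ we have $\mathcal{Z}_0=K$ and $\mathcal{Z}_1=0$, and the lower bound for $N=2$ asks for $D_0+D_1+D_2=2$ elements independent over $L$. So it is enough there to show that $1$ and $\pi(\nu)$ are independent over $L$. If $\pi(\nu)=c\in L$, then $(\varepsilon_{\mathcal{A}}-c^{1/q})^q=0$, and $\mathcal{A}_K$ has no nonzero nilpotent element. So the question, for any $q$, is whether $\varepsilon_{\mathcal{A}}\in L$.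

First ask whether $\varepsilon_{\mathcal{A}}=\alpha/\beta\in K$ with $\alpha,\beta\in A\setminus\{0\}$. Then $\alpha\ell_{d-1}-\beta$ is divisible by every prime of degree $d$, for $d$ large. Let $b_d$ be the product of the primes whose degree is a proper divisor of $d$. The primes of degree $d'$ divide $\theta_{d'}-\theta$, so their product has degree at most $q^{d'}$, and
\begin{equation}\label{eq:bd}
\theta_d-\theta=b_d\prod_{\deg P=d}P,\qquad \deg b_d\le\sum_{1\le d'\le d/2}q^{d'}\le2q^{d/2}.
\end{equation}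
Hence $b_d(\alpha\ell_{d-1}-\beta)=h\,(\theta_d-\theta)$ for some $h\in A$, and comparing degrees gives $\deg h\le2q^{d/2}+O(1)$. With $e=d-1$ this reads
\[
(b_d\alpha)\,\ell_e=\theta_{e+1}h-(\theta h-b_d\beta),
\]
where all three multipliers have degree much smaller than $q^e$. For $q\ge3$ the left side has degree about $q^{e+1}/(q-1)$, which is too small for $h\ne0$ and too large for $h=0$. For $q=2$ we have $\deg\ell_e=\deg\theta_{e+1}-2$, so degrees alone decide nothing. The shape of this equation is all that survives from a congruence modulo the primes of degree $d$, and we give it a name.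

\begin{definition}\label{def:small}
A sequence $(H_e)_{e\gg0}$ in $K$ is \emph{small} if there are real numbers $B_e$ with $B_e/q^e\to0$ and, for all large $e$, polynomials $b_e\ne0$, $c_e$, $c'_e$ in $A$ of degree at most $B_e$ with $b_eH_e=\theta_{e+1}c_e-c'_e$.
\end{definition}

Small sequences form a $K$-vector space. For a sum, multiply each of the two equations by the polynomial $b_e$ of the other and add. For a scalar $\alpha/\beta$, replace $(b_e,c_e,c'_e)$ by $(\beta b_e,\alpha c_e,\alpha c'_e)$. The constant sequence $1$ is small, with $(b_e,c_e,c'_e)=(1,0,-1)$.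

\begin{lemma}\label{lem:notsmall}
The sequence $(\ell_e)_e$ is not small.
\end{lemma}

\begin{proof}
Suppose that $b\ell_e=\theta_{e+1}c-c'$ with $b\ne0$ and $b,c,c'$ of degree at most $B=B_e=o(q^e)$.

Let $q\ge3$. For large $e$ the left side has degree at least $q^e>B$ and at most $q^{e+1}/2+B<q^{e+1}$. The right side has degree at most $B$ if $c=0$ and at least $q^{e+1}$ if $c\ne0$. This is a contradiction.

Let $q=2$, so that signs may be ignored. The idea is that the equation descends from level $e$ to level $e-1$, and that it forces a shape on $c'$ which the descended equation does not have.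

\emph{Claim.} Let $e\ge1$ and $0\le B<2^e-2$, and let $b,c,c'\in A$ have degree at most $B$. If $b\ell_e=\theta_{e+1}c+c'$, then $c'=\theta^2c$ and $b\ell_{e-1}=\theta_ec+\theta c$.

Divide with remainder: $b\ell_{e-1}=\theta_ea+v$ with $\deg v<2^e$. As $\deg\ell_{e-1}=2^e-2$, we have $\deg a\le B$. Multiplying by $\theta+\theta_e$ and using $\ell_e=(\theta+\theta_e)\ell_{e-1}$ and $\theta_{e+1}=\theta_e^2$, we get
\[
\theta_e^2(a+c)+\theta_e(\theta a+v)+(\theta v+c')=0 .
\]
So $\theta_e$ divides $\theta v+c'$, which has degree at most $2^e$. Hence $\theta v+c'=\kappa\theta_e$ with $\kappa\in\mathbb{F}_2$, and $\theta_e(a+c)=\theta a+v+\kappa$. The right side has degree less than $2^e$, so $a=c$ and $v=\theta c+\kappa$. Then $\kappa\theta_e=\theta^2c+\kappa\theta+c'$ has degree at most $B+2<2^e$, so $\kappa=0$. Thus $v=\theta c$ and $c'=\theta^2c$, which proves the claim.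

For large $e$ we have $B+3<2^{e-1}$, and $B\ge0$ since $b\ne0$. The claim at level $e$ gives $b\ell_{e-1}=\theta_ec+\theta c$. The claim at level $e-1$, with $B+1$ in place of $B$, gives $\theta c=\theta^2c$. So $c=0$ and $b\ell_{e-1}=0$, a contradiction.
\end{proof}

This settles $\varepsilon_{\mathcal{A}}\notin K$. A coefficient in $L$ is harder, because $\theta^{1/q}$ is represented modulo primes of degree $d$ by $\theta_{d-1}$, so that a polynomial in $\theta^{1/q}$ is represented by a polynomial whose degree may be a large multiple of $q^{d-1}$. The same growth occurs in higher weight, from the powers of $\ell_{d-1}$. The remedy is to cut a large polynomial into digits.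

\subsection{Digits and carries}

From now on we write $t$ for $\theta$ when it is viewed as an element of $L$; this keeps it apart from the elements of $A$ that are substituted for it. Put
\[
y_k=t^{1/q^k}\quad(k\ge0),\qquad\delta_n=\prod_{k=1}^n(t-y_k)\quad(n\ge0).
\]
Fix $m\ge1$, and let $y=y_{m-1}$ and $Q=q^{m-1}$, so that $y^Q=t$. Every $G\in\mathbb{F}_q[y]$ is uniquely $G=\sum_{r=0}^{Q-1}\lambda_r(G)\,y^r$ with $\lambda_r(G)\in\mathbb{F}_q[t]$; we write $\lambda_r(G)(\theta)\in A$ for the same polynomial in the variable $\theta$. For $e\ge1$ and $d=e+m$ let $\phi=\phi_{m,e}:\mathbb{F}_q[y]\to A$ be the $\mathbb{F}_q$-algebra homomorphism with $\phi(y)=\theta_{e+1}$. Since $y_k=y^{q^{m-1-k}}$, we have $\phi(y_k)=\theta_{d-k}$ for $0\le k\le m-1$.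

\begin{lemma}\label{lem:phi}
Let $P$ be a prime of degree $d=e+m$. Then $\phi$ followed by reduction modulo $P$ is the map $\mathbb{F}_q[y]\to A/P$ that defines the $L$-algebra structure of $\mathcal{A}_K$. Modulo $P$,
\begin{align}
\phi(G)&\equiv\sum_{r=0}^{Q-1}\theta_{e+1}^r\,\lambda_r(G)(\theta)&&(G\in\mathbb{F}_q[y]),\label{eq:fold}\\
\phi(\delta_j)&\equiv\ell_{d-1}X_{d-1-j}&&(0\le j\le m-1).\label{eq:delta}
\end{align}
In particular $\ell_{d-1}\equiv\phi(\delta_{m-1})\,\ell_e$.
\end{lemma}

\begin{proof}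
We have $\phi(t)=\theta_{e+1}^Q=\theta_d\equiv\theta$. So $\theta_{e+1}$ is the $Q$-th root of $\theta$ in $A/P$, and $\phi(\lambda)\equiv\lambda(\theta)$ for $\lambda\in\mathbb{F}_q[t]$, which gives \eqref{eq:fold}. Finally $\phi(\delta_j)\equiv\prod_{k=1}^j(\theta-\theta_{d-k})=\ell_{d-1}/\ell_{d-1-j}$, and $d-1-(m-1)=e$.
\end{proof}

Formula \eqref{eq:fold} folds the high powers of $\theta_{e+1}$ back to exponents $r<Q$, at the cost of coefficients of degree independent of $e$. The next lemma says what a congruence between such folded expressions implies for each exponent $r$ separately.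

\begin{lemma}[carries]\label{lem:carry}
Fix $m\ge1$ and $c\ge0$. For all large $e$, let $H_{0,e},\dots,H_{Q-1,e}\in A$ have degree at most $q^{e+1}+c$, and assume that $\sum_{r=0}^{Q-1}\theta_{e+1}^rH_{r,e}$ is divisible by every prime of degree $e+m$. Then each sequence $(H_{r,e})_e$ is small.
\end{lemma}

\begin{proof}
Let $d=e+m$, $b=b_d$ as in \eqref{eq:bd}, $\vartheta=\theta_{e+1}$, $H'_r=bH_{r,e}$ and $B=2q^{d/2}+c$. As $m$ is fixed, $B=o(q^e)$. Since $\theta_d=\vartheta^Q$, equation \eqref{eq:bd} gives $h\in A$ with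
\[
\sum_{r=0}^{Q-1}\vartheta^rH'_r=h\,(\vartheta^Q-\theta).
\]
We have $\deg H'_r\le q^{e+1}+B$, so the left side has degree at most $Qq^{e+1}+B$, and $\deg h\le B$. For $0\le r\le Q$ let $\sigma_r=\sum_{r'<r}\vartheta^{r'}H'_{r'}$, of degree at most $rq^{e+1}+B$. Then $\sigma_r+\theta h=\vartheta^Qh-\sum_{r'\ge r}\vartheta^{r'}H'_{r'}$ is divisible by $\vartheta^r$, and the carry $c_r=(\sigma_r+\theta h)/\vartheta^r\in A$ has degree at most $B+1$. From $\vartheta^{r+1}c_{r+1}-\vartheta^rc_r=\sigma_{r+1}-\sigma_r=\vartheta^rH'_r$ we get $bH_{r,e}=\vartheta c_{r+1}-c_r$.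
\end{proof}

The hypothesis that the congruence holds for every prime of degree $d$ is used through the bound on $\deg b_d$, and this is the only place in the paper where it enters.

\begin{example}\label{ex:eps}
We finish the smallest case: $\varepsilon_{\mathcal{A}}\notin L$. Suppose that $\varepsilon_{\mathcal{A}}=\alpha/\beta$ with $\alpha,\beta\in\mathbb{F}_q[y_{m-1}]$ for some $m\ge1$; both are nonzero because $\varepsilon_{\mathcal{A}}$ is a unit. For large $e$ and every prime of degree $d=e+m$, Lemma~\ref{lem:phi} gives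
\[
0\equiv\phi(\alpha)\ell_{d-1}-\phi(\beta)\equiv\phi(\alpha\delta_{m-1})\ell_e-\phi(\beta)\equiv\sum_{r=0}^{Q-1}\theta_{e+1}^r\Big(\lambda_r(\alpha\delta_{m-1})(\theta)\,\ell_e-\lambda_r(\beta)(\theta)\Big).
\]
The brackets have degree at most $q^{e+1}+O(1)$, so they are small by Lemma~\ref{lem:carry}. Constants are small, and $\lambda_r(\alpha\delta_{m-1})\ne0$ for some $r$. So $(\ell_e)_e$ is small, contrary to Lemma~\ref{lem:notsmall}.
\end{example}

The example has the three features of the general argument. The relation splits into products of an element of $L$ depending only on $m$ and an element of $A$ depending only on $e$. The carry lemma makes certain $K$-combinations of the second factors small. One of the second factors is $\ell_e$, which is not small.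

\section{From $\mathcal{A}_K$ to window sums}\label{sec:transfer}

\subsection{The window sums}

By \eqref{eq:delta}, modulo a prime of degree $d=e+m$ the top $m$ quantities $X_{d-1},\dots,X_{d-m}$ equal $X_e$ times $\delta_0/\delta_{m-1},\dots,\delta_{m-1}/\delta_{m-1}$. Decreasing indices $i=d-1-j$ correspond to increasing $j$. So for a word $s$ and $m\ge1$ we put
\[
N_m[s]=\sum_{0\le j_1<\cdots<j_r\le m-1}\delta_{j_1}^{s_1}\cdots\delta_{j_r}^{s_r},\qquad\psi_m[s]=\delta_{m-1}^{-|s|}N_m[s]\in L,
\]
with $N_0[\varnothing]=1$ and $N_0[s]=0$ for $s\ne\varnothing$. A relation in $\mathcal{A}_K$ will give relations among the $\psi_m[s]$ for all large $m$, with coefficients that are fixed polynomials evaluated at the base $y_{m-1}$. This dictates the ring in which we work and its field of scalars.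

Let $\mathcal{S}$ be the ring of sequences $(a_m)_{m\gg0}$ in $L$, where two sequences are identified if they agree for large $m$. It contains $L$ as the constant sequences. Let $u=(y_{m-1})_m$. The $y_k$ are distinct, so $p(y_{m-1})\ne0$ for large $m$ when $0\ne p\in L[U]$, and $p(u)$ is a unit of $\mathcal{S}$. Hence $\mathbb{E}=L(u)\cong L(U)$ is a field contained in $\mathcal{S}$. Put
\[
\varepsilon=(\delta_{m-1}^{-1})_m,\qquad N[s]=(N_m[s])_m,\qquad\psi[s]=(\psi_m[s])_m=\varepsilon^{|s|}N[s],
\]
\[
\mathcal{P}_{\le n}=\mathrm{Span}_{\mathbb{E}}\{\psi[s]:|s|\le n\},\qquad\mathcal{P}_{\le-1}=0 .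
\]
By Lemma~\ref{lem:qsh}, $\mathcal{P}_{\le a}\mathcal{P}_{\le b}\subset\mathcal{P}_{\le a+b}$. Let $\mathcal{W}_n$ be the $L$-vector space with basis the words of weight $n$, extend $\psi_m$ and $\psi$ to $\mathcal{W}_n$ by $L$-linearity, and let $\mathcal{E}_n=\{f\in\mathcal{W}_n:\psi[f]\in\mathcal{P}_{\le n-1}\}$, an $L$-subspace.

\subsection{The transfer}

\begin{proposition}\label{prop:transfer}
Let $c_s\in L$ for $|s|\le w$, and assume $\sum_{|s|\le w}c_sz_{\mathcal{A}}(s)=0$ in $\mathcal{A}_K$. Then $f_w=\sum_{|s|=w}c_s\,s$ lies in $\mathcal{E}_w$.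
\end{proposition}

\begin{proof}
After multiplying by a common denominator we may assume $c_s\in\mathbb{F}_q[y_M]$ for some $M\ge0$. Fix $m>M$ and keep the notation $y$, $Q$, $\lambda_r$, $\phi=\phi_{m,e}$, $d=e+m$ of Section~\ref{sec:digits}. The relation fails for finitely many primes only, so by Lemma~\ref{lem:phi}, for all large $e$ and all primes $P$ of degree $d$,
\begin{equation}\label{eq:rel}
\sum_s\phi(c_s)\,z(s)_{<d}\equiv0\pmod P .
\end{equation}
All congruences below are modulo such a $P$, between elements of $K$ with denominators prime to $P$.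

\emph{Step 1: splitting at $e$.} In a term of $z(s)_{<d}$, the indices $i\ge e$ carry a prefix $s'$ of $s$ and the indices $i<e$ carry the remaining suffix $s''$; we write $s=s's''$. By \eqref{eq:delta}, $\phi(\delta_{m-1})X_{d-1-j}\equiv\ell_{d-1}X_eX_{d-1-j}\equiv\phi(\delta_j)X_e$ for $0\le j\le m-1$. Therefore, for $|s|\le w$,
\[
\phi(\delta_{m-1}^w)\,z(s)_{<d}\equiv\sum_{s=s's''}\phi\big(\delta_{m-1}^{w-|s'|}N_m[s']\big)\,X_e^{|s'|}\,z(s'')_{<e}.
\]
We collect the terms with the same second factor. Let $\Gamma$ be the finite set of pairs $\gamma=(n,s'')$ with $n\ge0$, $s''$ a word and $n+|s''|\le w$. Put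
\[
f_\gamma=\sum_{|s'|=n}c_{s's''}\,s'\in\mathcal{W}_n,\qquad G_\gamma^{(m)}=\delta_{m-1}^w\,\psi_m[f_\gamma]\in\mathbb{F}_q[y],\qquad W_{\gamma,e}=\ell_e^{\,w+1-n}z(s'')_{<e}.
\]
Here $W_{\gamma,e}\in A$, because $\ell_i\mid\ell_e$ for $i<e$ and $|s''|\le w-n$. Multiplying \eqref{eq:rel} by $\phi(\delta_{m-1}^w)\ell_e^{w+1}$ gives
\begin{equation}\label{eq:split}
\sum_{\gamma\in\Gamma}\phi\big(G^{(m)}_\gamma\big)\,W_{\gamma,e}\equiv0 .
\end{equation}
The only $\gamma$ with $n=w$ is $\gamma_0=(w,\varnothing)$, and $f_{\gamma_0}=f_w$, $W_{\gamma_0,e}=\ell_e$. The power $\ell_e^w$ would suffice to clear denominators, but then $W_{\gamma_0,e}$ would be the small sequence $1$ and Step 3 would give nothing.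

\emph{Step 2: digits.} Unlike in Example~\ref{ex:eps}, the $W_{\gamma,e}$ may be too large for Lemma~\ref{lem:carry}. Since $\deg z(s'')_{<e}\le0$ and $\deg\ell_e<q^{e+1}$, we have $\deg W_{\gamma,e}<(w+1)q^{e+1}$. Expand in base $\theta_{e+1}$:
\[
W_{\gamma,e}=\sum_{k=0}^w\theta_{e+1}^k\,W_{\gamma,e}^{(k)},\qquad W^{(k)}_{\gamma,e}\in A,\quad\deg W_{\gamma,e}^{(k)}<q^{e+1}.
\]
The number of digits is independent of $e$ and $m$, and the digits are independent of $m$. Since $\theta_{e+1}^k=\phi(y^k)$, formula \eqref{eq:fold} turns \eqref{eq:split} into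
\[
\sum_{r=0}^{Q-1}\theta_{e+1}^rH_{r,e}\equiv0,\qquad H_{r,e}=\sum_{\gamma,k}\lambda_r\big(G_\gamma^{(m)}y^k\big)(\theta)\;W_{\gamma,e}^{(k)}\in A .
\]
The coefficients $\lambda_r(G_\gamma^{(m)}y^k)$ do not depend on $e$, so $\deg H_{r,e}\le q^{e+1}+c$ with $c$ independent of $e$. By Lemma~\ref{lem:carry}, each $(H_{r,e})_e$ is small.

\emph{Step 3: eliminating $e$.} Let $I=\Gamma\times\{0,\dots,w\}$ and
\[
\mathcal{V}=\Big\{v\in\mathbb{F}_q(t)^I:\ \Big(\sum_{\gamma,k}v_{\gamma,k}(\theta)\,W^{(k)}_{\gamma,e}\Big)_e\text{ is small}\Big\}.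
\]
This is an $\mathbb{F}_q(t)$-subspace, and it does not depend on $m$. By Step 2 it contains the vector $(\lambda_r(G_\gamma^{(m)}y_{m-1}^k))_{\gamma,k}$ for every $m>M$ and every $r<q^{m-1}$. As $\deg\ell_e<q^{e+1}$, we have $W_{\gamma_0,e}^{(0)}=\ell_e$ and $W_{\gamma_0,e}^{(k)}=0$ for $k\ge1$. So the basis vector at $(\gamma_0,0)$ is not in $\mathcal{V}$, by Lemma~\ref{lem:notsmall}, while the basis vectors at $(\gamma_0,k)$ with $k\ge1$ are. Choose a linear form that vanishes on $\mathcal{V}$ and takes the value $1$ on the basis vector at $(\gamma_0,0)$. Its coefficients $\xi_{\gamma,k}\in\mathbb{F}_q(t)$ satisfy $\xi_{\gamma_0,0}=1$ and $\xi_{\gamma_0,k}=0$ for $k\ge1$, and for every $m>M$,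
\[
\sum_{\gamma,k}\xi_{\gamma,k}\,G_\gamma^{(m)}y_{m-1}^k=\sum_ry_{m-1}^r\sum_{\gamma,k}\xi_{\gamma,k}\,\lambda_r\big(G_\gamma^{(m)}y_{m-1}^k\big)=0 .
\]
Divide by $\delta_{m-1}^w$. Since $\xi$ is the same for all $m$, we obtain in $\mathcal{S}$
\[
\psi[f_w]=-\sum_{\gamma\ne\gamma_0}\sum_{k=0}^w\xi_{\gamma,k}\,u^k\,\psi[f_\gamma].
\]
Each $\gamma=(n,s'')\ne\gamma_0$ has $n<w$, so the right side lies in $\mathcal{P}_{\le w-1}$.
\end{proof}

The proposition controls only the part of top weight, and only modulo window sums of lower weight; even a homogeneous relation produces the lower terms $\psi[f_\gamma]$. This loss disappears when all weights up to $N$ are counted together. Allowing coefficients in $L$ cost only the condition $m>M$, and it is what yields the second assertion of Theorem~\ref{thm:B}(1).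

\begin{corollary}\label{cor:lower}
For every $N\ge0$, $\dim_L\mathrm{Span}_L\{z_{\mathcal{A}}(s):|s|\le N\}\ge\dim_{\mathbb{E}}\mathcal{P}_{\le N}$.
\end{corollary}

\begin{proof}
For each $n$ choose a set $\mathcal{B}_n$ of words of weight $n$ whose classes form a basis of $\mathcal{W}_n/\mathcal{E}_n$. The elements $z_{\mathcal{A}}(s)$, $s\in\bigcup_{n\le N}\mathcal{B}_n$, are independent over $L$: in a nontrivial relation, let $w$ be the largest weight that occurs with a nonzero coefficient; by Proposition~\ref{prop:transfer} the weight-$w$ part is a nonzero element of $\mathcal{E}_w\cap\mathrm{Span}_L\mathcal{B}_w=0$. On the other hand, every word of weight $n$ is an $L$-combination of $\mathcal{B}_n$ modulo $\mathcal{E}_n$, so the $\psi[s]$ with $s\in\mathcal{B}_n$ span $\mathcal{P}_{\le n}/\mathcal{P}_{\le n-1}$ over $\mathbb{E}$. Hence $\dim_{\mathbb{E}}\mathcal{P}_{\le N}\le\sum_{n\le N}\#\mathcal{B}_n$.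
\end{proof}

\section{Independence of window sums}\label{sec:indep}

\begin{proposition}\label{prop:P}
For every $N\ge0$, $\dim_{\mathbb{E}}\mathcal{P}_{\le N}\ge\sum_{n\le N}D_n$.
\end{proposition}

What we have gained by passing to $\mathcal{S}$ is the shift $(\tau a)_m=a_{m-1}$, an $L$-algebra automorphism of $\mathcal{S}$. It satisfies
\begin{equation}\label{eq:tau}
\tau u=(y_{m-2})_m=u^q,\qquad\tau\big(r(u)\big)=r(u^q)\quad(r\in L(U)),\qquad\tau\varepsilon=(t-u)\,\varepsilon ,
\end{equation}
the last because $\delta_{m-1}=(t-y_{m-1})\delta_{m-2}$. A nested sum minus its shift is a multiple of a nested sum of smaller depth, so applying $1-\tau$ to a shortest relation produces a shorter one.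

\subsection{Two identities}

The relations $\pi(\eta)=0$ and $\pi(\nu)=\varepsilon_{\mathcal{A}}^q$ have counterparts in $\mathcal{S}$. Put $\ell'=t^q-t$.

\begin{lemma}\label{lem:two}
For $i\ge0$,
\begin{equation}\label{eq:two}
\ell'\sum_{j\le i}\delta_j^{q-1}=(t^q-y_i)\,\delta_i^{q-1},\qquad\delta_{i+1}^q=\ell'\delta_i\sum_{j\le i}\delta_j^{q-1}.
\end{equation}
Consequently $\psi[(q-1)]=(t^q-u)/\ell'\in\mathbb{E}=\mathcal{P}_{\le0}$ and $\varepsilon^q\in\mathcal{P}_{\le q}$.
\end{lemma}

\begin{proof}
For $i=0$ both sides of the first identity equal $\ell'$. For $i\ge1$ we have $(t^q-y_{i-1})\delta_{i-1}^{q-1}=(t-y_i)^q\delta_{i-1}^{q-1}=(t-y_i)\delta_i^{q-1}$, so the right sides for $i$ and $i-1$ differ by $(t^q-y_i-t+y_i)\delta_i^{q-1}=\ell'\delta_i^{q-1}$. For the second identity, $\delta_{i+1}^q=(t-y_{i+1})^q\delta_i^q=(t^q-y_i)\delta_i^{q-1}\cdot\delta_i$. The first identity with $i=m-1$ is the formula for $\psi[(q-1)]$.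

Summing the second identity over $0\le i\le m-2$, and separating $j<i$ from $j=i$, gives
\[
N_m[(q)]-1=\ell'\big(N_{m-1}[(q-1,1)]+N_{m-1}[(q)]\big).
\]
Multiply by $\delta_{m-1}^{-q}$. With $\psi'[s]=\varepsilon^{|s|}\tau N[s]$ this reads $\varepsilon^q=\psi[(q)]-\ell'\psi'[(q-1,1)]-\ell'\psi'[(q)]$. It remains to see that $\psi'[s]\in\mathcal{P}_{\le|s|}$. We have $\psi'[\varnothing]=1$. If $s=(s^-,s_r)$, separating the terms with $j_r=m-1$ gives $N_m[s]=N_{m-1}[s]+N_{m-1}[s^-]\delta_{m-1}^{s_r}$, that is, $\psi'[s]=\psi[s]-\psi'[s^-]$. Induction on the depth finishes the proof.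
\end{proof}

\subsection{The difference equation}

Consider the simplest question: can $\psi[(n)]$ lie in $\mathbb{E}$? If $\psi[(n)]=r$, then $N[(n)]=r\varepsilon^{-n}$. Apply $1-\tau$. The left side becomes $(\delta_{m-1}^n)_m=\varepsilon^{-n}$, and by \eqref{eq:tau} the right side becomes $(r-(t-u)^{-n}\tau r)\varepsilon^{-n}$. So $1$ must lie in the $L$-subspace of \emph{coboundaries}
\[
\mathrm{Cob}_n=\{r-(t-u)^{-n}\tau r:\ r\in\mathbb{E}\}\subset\mathbb{E}\qquad(n\ge1).
\]
Such equations have only polynomial solutions.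

\begin{lemma}\label{lem:poles}
Let $n\ge0$, $p\in L[U]$ and $r\in L(U)$ satisfy $r(U^q)=(t-U)^n(r-p)$. Then $r\in L[U]$.
\end{lemma}

\begin{proof}
Otherwise let $o\ge1$ be the largest order of a pole of $r$ in an algebraic closure $\overline L$, attained at $a$. Since $U^q-a=(U-a^{1/q})^q$, the left side has a pole of order $qo>o$ at $a^{1/q}$, while the poles of the right side have order at most $o$.
\end{proof}

\begin{example}\label{ex:one}
Let $n=1$. We ask for a polynomial $r$ with $r(U^q)=(t-U)(r-1)$. A constant $r$ would have to satisfy $r=1$ (coefficient of $U$) and then $1=0$. If $\deg r=k\ge1$, then $qk=k+1$, which is impossible for $q\ge3$. So $\psi[(1)]\notin\mathbb{E}$ for $q\ge3$, and Proposition~\ref{prop:transfer} gives $\zeta_{\mathcal{A}_K}(1)=z_{\mathcal{A}}(1)\notin L$. For $q=2$ the degree condition allows $k=1$, and there is a solution. Indeed, for any $q$ and $n=q-1$, the element $r=(t^q-u)/\ell'$ of Lemma~\ref{lem:two} has $\tau r=(t-u)^q/\ell'$ and $r-(t-u)^{-(q-1)}\tau r=1$.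
\end{example}

Let $\kappa_n=\lceil n/q\rceil$, so that an integer $i$ satisfies $i<\kappa_n$ if and only if $qi<n$. Put $\mu_n=\kappa_n-1$ if $q-1$ divides $n$, and $\mu_n=\kappa_n$ otherwise.

\begin{lemma}\label{lem:cob}
Let $r\in\mathbb{E}$ and $n\ge1$.
\begin{enumerate}
\item[(a)] If $\tau r=r$, then $r\in L$.
\item[(b)] If $r=(t-u)^k\tau r$ for some integer $k\ne0$, then $r=0$.
\item[(c)] The image of $\bigoplus_{0\le i<\kappa_n}Lu^i$ in $\mathbb{E}/\mathrm{Cob}_n$ has $L$-dimension at least $\mu_n$.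
\end{enumerate}
\end{lemma}

\begin{proof}
We identify $\mathbb{E}$ with $L(U)$.

(a) By Lemma~\ref{lem:poles}, $r$ is a polynomial, and if $r\ne0$ then $q\deg r=\deg r$.

(b) Suppose $r\ne0$. Replacing $r$ by $1/r$ changes $k$ to $-k$, so we may assume $r(U^q)=(t-U)^jr(U)$ with $j\ge1$. Then $r$ is a polynomial. Setting $U=t$ shows that $t^q$ is a root, and if $a$ is a root then so is $a^q$. So $r$ has the infinitely many roots $t^{q^i}$, $i\ge1$, a contradiction.

(c) Let $V$ be the $L$-space of all $r$ such that $p=r-(t-U)^{-n}r(U^q)$ is a polynomial of degree less than $\kappa_n$. The map $r\mapsto p$ sends $V$ onto $\mathrm{Cob}_n\cap\bigoplus_{i<\kappa_n}LU^i$, so it suffices to show that $V=0$ if $q-1\nmid n$ and $\dim V\le1$ otherwise. Let $0\ne r\in V$. It is a polynomial by Lemma~\ref{lem:poles}, say of degree $k$, and $r(U^q)=(t-U)^n(r-p)$. Since $(t-U)^n$ divides $r(U^q)\ne0$, we have $qk\ge n$, that is, $k\ge\kappa_n>\deg p$. Then $\deg(r-p)=k$ and $qk=n+k$. So $q-1$ divides $n$, and all nonzero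 elements of $V$ have the same degree $n/(q-1)$. The coefficient of $U^{n/(q-1)}$ is then an injective linear form on $V$.
\end{proof}

The bound $\deg p<\kappa_n$ is used to get $\deg(r-p)=\deg r$, which pins down the degree of $r$.

\subsection{Extended letters}

The summand $\delta_j^n$ tests only the class of $1=u^0$ in $\mathbb{E}/\mathrm{Cob}_n$. To use the $\mu_n$ classes given by Lemma~\ref{lem:cob}(c) we want the summands $y_j^i\delta_j^n$, whose last term $j=m-1$ is $u^i\varepsilon^{-n}$. The first identity in \eqref{eq:two} expresses $y_j$ through nested sums, so these summands are available.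

A \emph{letter} is a pair $\alpha=(n,i)$ of integers with $n\ge1$ and $0\le i<\kappa_n$. Put $a_\alpha(j)=y_j^i\delta_j^n$ and $\omega_\alpha=(a_\alpha(m-1))_m=u^i\varepsilon^{-n}$. For a string $\mathbf{a}=\alpha_1\cdots\alpha_r$ of letters $\alpha_k=(n_k,i_k)$, of \emph{length} $r\ge0$, put $n(\mathbf{a})=n_1+\cdots+n_r$ and
\[
\mathcal{N}_m[\mathbf{a}]=\sum_{0\le j_1<\cdots<j_r\le m-1}a_{\alpha_1}(j_1)\cdots a_{\alpha_r}(j_r),\qquad\mathcal{N}[\mathbf{a}]=(\mathcal{N}_m[\mathbf{a}])_m\in\mathcal{S}.
\]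

\begin{lemma}\label{lem:member}
For every string $\mathbf{a}$ and every $j\ge0$, $\varepsilon^{qj+n(\mathbf{a})}\mathcal{N}[\mathbf{a}]\in\mathcal{P}_{\le qj+n(\mathbf{a})}$.
\end{lemma}

\begin{proof}
Since $\varepsilon^q\in\mathcal{P}_{\le q}$, it suffices to show that $\mathcal{N}_m[\mathbf{a}]$ is a combination of the $N_m[s]$ with $|s|=n(\mathbf{a})$, with coefficients in $\mathbb{F}_q(t)$ independent of $m\ge0$. The first identity in \eqref{eq:two} reads $\ell'(N_j[(q-1)]+\delta_j^{q-1})=(t^q-y_j)\delta_j^{q-1}$, that is, $y_j\delta_j^{q-1}=t\delta_j^{q-1}-\ell'N_j[(q-1)]$. So for $\alpha=(n,i)$,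
\[
a_\alpha(j)=\delta_j^{\,n-i(q-1)}\big(t\delta_j^{q-1}-\ell'N_j[(q-1)]\big)^i,\qquad n-i(q-1)>i\ge0 .
\]
Expanding and using Lemma~\ref{lem:qsh}, we see that $a_\alpha(j)$ is a combination of terms $\delta_j^aN_j[s]$ with $a\ge1$ and $a+|s|=n$, with coefficients independent of $j$. Now induct on the length, starting from $\mathcal{N}_m[\varnothing]=1$. We have $\mathcal{N}_m[\mathbf{a}\alpha]=\sum_{j<m}\mathcal{N}_j[\mathbf{a}]\,a_\alpha(j)$. By induction and Lemma~\ref{lem:qsh} the summand is a combination of terms $\delta_j^aN_j[s'']$ with $a\ge1$ and $a+|s''|=n(\mathbf{a})+n$, and $\sum_{j<m}\delta_j^aN_j[s'']=N_m[(s'',a)]$.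
\end{proof}

For each $n\ge1$ choose, by Lemma~\ref{lem:cob}(c), a set $\Lambda_n$ of exactly $\mu_n$ letters $(n,i)$ such that the corresponding powers $u^i$ are $L$-linearly independent modulo $\mathrm{Cob}_n$. Let $\Lambda^*$ be the set of strings in the letters of $\bigcup_n\Lambda_n$.

\begin{lemma}\label{lem:indep}
The family $\varepsilon^k\mathcal{N}[\mathbf{a}]$, indexed by $k\in\mathbb{Z}$ and $\mathbf{a}\in\Lambda^*$, is linearly independent over $\mathbb{E}$.
\end{lemma}

\begin{proof}
Separating the terms with last index $m-1$ gives $\tau\mathcal{N}[\mathbf{a}\alpha]=\mathcal{N}[\mathbf{a}\alpha]-\omega_\alpha\,\tau\mathcal{N}[\mathbf{a}]$, and by induction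
\begin{equation}\label{eq:tauN}
\tau\mathcal{N}[\alpha_1\cdots\alpha_r]=\sum_{l=0}^r(-1)^{r-l}\,\omega_{\alpha_{l+1}}\cdots\omega_{\alpha_r}\;\mathcal{N}[\alpha_1\cdots\alpha_l].
\end{equation}
A \emph{relation} is a finitely supported family $(r_{k,\mathbf{a}})$ in $\mathbb{E}$ with $\sum r_{k,\mathbf{a}}\varepsilon^k\mathcal{N}[\mathbf{a}]=0$. Suppose that a nonzero relation exists. Choose one for which the largest length $h$ of a string in its support is minimal, and among these one with the fewest nonzero coefficients at length $h$. Multiplying by an element of $\mathbb{E}^\times$ and a power of $\varepsilon$ preserves both quantities, so we may assume $r_{0,\mathbf{a}_0}=1$ for some $\mathbf{a}_0$ of length $h$.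

Apply $1-\tau$ and rewrite the result with \eqref{eq:tau} and \eqref{eq:tauN}. This gives a new relation $(r'_{k,\mathbf{a}})$, supported on strings of length at most $h$, and for $\mathbf{a}$ of length $h$
\[
r'_{k,\mathbf{a}}=r_{k,\mathbf{a}}-(t-u)^k\,\tau r_{k,\mathbf{a}} .
\]
So no new coefficient appears at length $h$, and $r'_{0,\mathbf{a}_0}=0$. By minimality the new relation is zero. For $\mathbf{a}$ of length $h$, Lemma~\ref{lem:cob}(b) gives $r_{k,\mathbf{a}}=0$ for $k\ne0$, and Lemma~\ref{lem:cob}(a) gives $c_{\mathbf{a}}:=r_{0,\mathbf{a}}\in L$.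

If $h=0$, the original relation reads $1=0$. So $h\ge1$; write $\mathbf{a}_0=\mathbf{v}\alpha_0$ with $\alpha_0\in\Lambda_n$, and compute $r'_{-n,\mathbf{v}}$. By \eqref{eq:tauN}, only $\mathbf{v}$ itself and the strings $\mathbf{v}\alpha$ of length $h$ contribute to $\mathcal{N}[\mathbf{v}]$. The string $\mathbf{v}\alpha$ with $\alpha=(n',i)$ contributes $c_{\mathbf{v}\alpha}u^i\varepsilon^{-n'}\mathcal{N}[\mathbf{v}]$, which is relevant only for $n'=n$. With $r=r_{-n,\mathbf{v}}$ we get
\[
0=r'_{-n,\mathbf{v}}=r-(t-u)^{-n}\tau r+\sum_{(n,i)\in\Lambda_n}c_{\mathbf{v}(n,i)}\,u^i .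
\]
So an $L$-combination of the $u^i$, $(n,i)\in\Lambda_n$, with $c_{\mathbf{v}\alpha_0}=1$ lies in $\mathrm{Cob}_n$. This contradicts the choice of $\Lambda_n$.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:P}]
By Lemmas~\ref{lem:member} and~\ref{lem:indep}, $\dim_{\mathbb{E}}\mathcal{P}_{\le N}$ is at least the number of pairs $(j,\mathbf{a})$ with $j\ge0$, $\mathbf{a}\in\Lambda^*$ and $qj+n(\mathbf{a})\le N$; distinct pairs give distinct indices $(k,\mathbf{a})=(qj+n(\mathbf{a}),\mathbf{a})$. The generating series of these pairs by $qj+n(\mathbf{a})$ is $1/\big((1-x^q)(1-\mu(x))\big)$, where $\mu(x)=\sum_{n\ge1}\mu_nx^n$. Since $\kappa_n=\#\{i\ge0:qi<n\}$,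
\[
\mu(x)=\frac{x}{(1-x)(1-x^q)}-\frac{x^{q-1}}{1-x^{q-1}} .
\]
Therefore
\[
(1-x^q)(1-\mu(x))=\frac{(1-2x-x^q+x^{q+1})(1-x^{q-1})+x^{q-1}(1-x)(1-x^q)}{(1-x)(1-x^{q-1})}.
\]
The first product in the numerator is $1-2x-x^{q-1}+x^q+x^{q+1}+x^{2q-1}-x^{2q}$ and the second is $x^{q-1}-x^q-x^{2q-1}+x^{2q}$. Their sum is $1-2x+x^{q+1}=(1-x)(1-x-\cdots-x^q)$. So the generating series is $(1-x^{q-1})/(1-x-\cdots-x^q)$, and there are $D_n$ pairs with $qj+n(\mathbf{a})=n$.
\end{proof}

For $q=2$ we have $\mu_1=\mu_2=0$ and $\mu_3=\mu_4=1$. The independent elements of weight at most $4$ are $1$, $\varepsilon^2$, $\varepsilon^4$ and one sum $\varepsilon^n\mathcal{N}[\alpha]$ with $\alpha\in\Lambda_n$ for each of $n=3,4$, in agreement with $D_0,\dots,D_4=1,0,1,1,2$. The pair $1,\varepsilon^2$ corresponds to the pair $1,\pi(\nu)$ of Section~\ref{sec:digits}.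

\section{Proof of the main theorems}\label{sec:end}

Let $N\ge0$. We combine Proposition~\ref{prop:P} and Corollary~\ref{cor:lower} (first inequality), formula \eqref{eq:image} (second), Lemma~\ref{lem:Zupper} (fourth) and Lemma~\ref{lem:rho} (fifth):
\begin{equation}\label{eq:chain}
\begin{aligned}
\sum_{n\le N}D_n&\le\dim_L\mathrm{Span}_L\{z_{\mathcal{A}}(s):|s|\le N\}\le\dim_K\sum_{n\le N}\mathcal{Z}_n\le\sum_{n\le N}\dim_K\mathcal{Z}_n\\
&\le\sum_{n\le N}(\rho_n-\rho_{n-q+1})=\sum_{n=N-q+2}^N\rho_n\le\sum_{n=N-q+2}^NC_n=\sum_{n\le N}(C_n-C_{n-q+1})=\sum_{n\le N}D_n .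
\end{aligned}
\end{equation}
So every inequality in \eqref{eq:chain} is an equality.

\begin{proof}[Proof of Theorem~\ref{thm:A}]
The fifth inequality in \eqref{eq:chain} is a sum of the inequalities $\rho_n\le C_n$, one of which is $n=N$. So $\rho_N=C_N$ for all $N$. The fourth is a sum of the inequalities of Lemma~\ref{lem:Zupper}, so $\dim_K\mathcal{Z}_N=\rho_N-\rho_{N-q+1}=C_N-C_{N-q+1}=D_N$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:B}]
(1) Equality in the third inequality of \eqref{eq:chain} for all $N$ says that the sum is direct. A finite $K$-independent family in $\sum_n\mathcal{Z}_n$ lies in $\sum_{n\le N}\mathcal{Z}_n$ for some $N$ and extends to a $K$-basis of this space. The $L$-span of the basis is $\mathrm{Span}_L\{z_{\mathcal{A}}(s):|s|\le N\}$, whose $L$-dimension equals the number of basis elements by equality in the second inequality. So the basis is independent over $L$.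

(2) The first assertion is Proposition~\ref{prop:span}, the equality $\rho_w=C_w$ was just shown, and $\eta=\zeta_A(q-1)_{<\bullet}$ is part of Lemma~\ref{lem:power}. The kernel of $\pi|_{R_w}$ contains $\eta R_{w-q+1}$ by Lemma~\ref{lem:Zupper}, and both spaces have dimension $\rho_w-D_w=\rho_{w-q+1}$. So they are equal. By (1), an element of $R$ is killed by $\pi$ if and only if each of its homogeneous components is. Hence $\pi:R\to\mathcal{A}_K$ has kernel $\eta R$ and image $\bigoplus_w\mathcal{Z}_w$.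

(3) Put $w=n+1$. Since $\rho_w=C_w=C_{w-1}+\cdots+C_{w-q}=\rho_{w-1}+\cdots+\rho_{w-q}$, the formula of Lemma~\ref{lem:rho} gives $\ker(\mathrm{ev})=J$.
\end{proof}

\begin{thebibliography}{9}

\bibitem{Tsui}
Hung-Chun Tsui, \emph{Multiple Zeta Values in Positive Characteristic: A Kaneko-Zagier-Type Conjecture}, arXiv:2609.37450 (2026).

\end{thebibliography}
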